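\title{The spectral norm of iterates of Hamiltonian diffeomorphisms of the two-sphere}

\begin{abstract}
Let $\phi$ be a Hamiltonian diffeomorphism of $S^2$ that is not torsion, has at least three periodic points and has zero topological entropy. We prove that the spectral norms $\gamma(\phi^k)$, $k\ge1$, are bounded below by a positive constant, over every ground field. Together with known results this shows that $\liminf_k\gamma(\phi^k)=0$ exactly when $\phi$ is torsion or a pseudo-rotation. Zero entropy makes the rotation number about two fixed points continuous, and this produces nested invariant discs with twisting between them. For large $k$ the twisting forbids Floer cylinders of small energy to link the two sides of the sphere, so the Floer complex of $\phi^k$ splits in a short action window, and the cap action of a point turns the splitting into a lower bound for $\gamma(\phi^k)$.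
\end{abstract}

\section{Introduction}\label{sec:intro}

\subsection{The question}

Let $\sigma$ be an area form on $S^2$. A smooth function $H\colon[0,1]\times S^2\to\mathbb R$ generates a flow $\phi_H^t$, and the time-one maps $\phi_H^1$ form the group $\mathrm{Ham}(S^2)$ of Hamiltonian diffeomorphisms. Fix a ground field $\mathbb K$. Hamiltonian Floer homology with Novikov coefficients over $\mathbb K$ attaches to $H$ and to a quantum homology class $e$ a real number $c(e,H)$, the spectral invariant; it is the action of a closed orbit of $H$ selected by a min-max procedure, recalled in Section~\ref{sec:floer}. The \emph{spectral norm} of $\phi\in\mathrm{Ham}(S^2)$ is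
$$\gamma(\phi)=\inf_{H}\big(c([S^2],H)+c([S^2],\bar H)\big),$$
where $H$ runs over the Hamiltonians with $\phi_H^1=\phi$, and $\bar H(t,x)=-H(t,\phi_H^t(x))$ generates the inverse flow. The spectral norm is bounded above by the Hofer norm, it vanishes only at the identity, and it satisfies $\gamma(\phi\psi)\le\gamma(\phi)+\gamma(\psi)$ and $\gamma(\phi^{-1})=\gamma(\phi)$. So $\gamma(\phi^k)$ measures how far the $k$-th iterate is from the identity, and $\liminf_k\gamma(\phi^k)=0$ says that the iterates of $\phi$ keep returning to the identity. Which maps do this?

Call $\phi$ \emph{torsion} if $\phi^m=\mathrm{id}$ for some $m\ge1$. A \emph{periodic point} is a point fixed by some $\phi^m$, $m\ge1$, and a \emph{pseudo-rotation} is an element of $\mathrm{Ham}(S^2)$ with exactly two periodic points. We write $h_{\mathrm{top}}$ for topological entropy. The following facts are known; we use only (K3) and (K4), and only in the proof of Theorem~\ref{thm:B}.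
\begin{itemize}
\item[(K1)] On a closed symplectic surface of genus at least one, every $\phi\ne\mathrm{id}$ in $\mathrm{Ham}$ admits $\delta>0$ with $\gamma(\phi^k)\ge\delta$ for all $k\ge1$, with arbitrary coefficients.
\item[(K2)] For a rational rotation $\phi$ of $S^2$, $\gamma(\phi^{n_k})$ accumulates at $0$ along some sequence $n_k$.
\item[(K3)] Irrational rotations, and in fact all pseudo-rotations, satisfy $\liminf_k\gamma(\phi^k)=0$.
\item[(K4)] If $h_{\mathrm{top}}(\phi)>0$, then $\gamma(\phi^k)$ is bounded below by a positive constant uniformly in $k$.
\end{itemize}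
On the sphere these facts leave one case, which is the subject of a question of Alizadeh and Shelukhin \cite{AS}: if $\phi\in\mathrm{Ham}(S^2)$ is not torsion, has at least three periodic points and has zero topological entropy, is there $\delta>0$ with $\gamma(\phi^k)\ge\delta$ for all $k\ge1$?

The simplest maps suggest the answer. For the rotation $R_s$ by the angle $2\pi s$ of a sphere of area one, $\gamma(R_s^k)$ is the distance from $ks$ to $\mathbb Z$ (Example~\ref{ex:rotation}). All points turn about the axis at the same speed $s$, so they all return at once when $ks$ is close to an integer. If the speed of turning varies over the sphere, no iterate brings all points back together, and one expects a positive lower bound. This is what we prove.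

\begin{theorem}\label{thm:A}
Let $\phi\in\mathrm{Ham}(S^2)$ be non-torsion, with at least three periodic points and $h_{\mathrm{top}}(\phi)=0$. Then there is $\delta>0$ with $\gamma(\phi^k)\ge\delta$ for all $k\ge1$. The ground field $\mathbb K$ is arbitrary.
\end{theorem}

\begin{theorem}\label{thm:B}
For $\phi\in\mathrm{Ham}(S^2)$ one has $\liminf_{k}\gamma(\phi^k)=0$ if and only if $\phi$ is torsion or a pseudo-rotation. In all other cases $\inf_{k\ge1}\gamma(\phi^k)>0$.
\end{theorem}

Multiplying $\sigma$ by $c>0$ does not change $\mathrm{Ham}(S^2)$ and multiplies $\gamma$ and all areas by $c$. We therefore assume throughout that $\sigma(S^2)=1$, and we write $|B|$ for the area of $B\subset S^2$. Put $\mathbb T=\mathbb R/\mathbb Z$.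

\subsection{The rotation function and twist configurations}\label{sec:twistdef}

The lower bound in Theorem~\ref{thm:A} comes from an explicit geometric configuration, which makes precise the phrase ``the speed of turning varies''.

Let $a\ne b$ be fixed points of $\phi\in\mathrm{Ham}(S^2)$ and $A=S^2\setminus\{a,b\}$. Choose a diffeomorphism from $S^2$ to the round sphere that sends $a,b$ to the poles, and let $\theta\colon A\to\mathbb T$ be the longitude divided by $2\pi$; the sign of $\theta$ is at our disposal. Replacing $a$ and $b$ by the circles $\partial_a,\partial_b$ of rays in $T_aS^2$ and $T_bS^2$ gives a compact annulus $\bar A\cong\mathbb T\times[0,1]$ with first coordinate $\theta$. The map $\phi$ extends to a homeomorphism $\hat\phi$ of $\bar A$ that acts on rays by the derivative: in a chart centered at $a$, $\phi(r\xi)/r\to d\phi(a)\xi$ as $r\to0$, uniformly in the unit vector $\xi$. Fix a lift $\tilde\phi$ of $\hat\phi$ to the universal cover $\mathbb R\times[0,1]$. It commutes with the deck transformation $\tilde y\mapsto\tilde y+1$, because $\hat\phi$ preserves the orientation and both boundary circles. The \emph{displacement} and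 the \emph{rotation number} are
$$D_\phi(y)=\theta(\tilde\phi\tilde y)-\theta(\tilde y),\qquad \mathrm{rot}(y)=\lim_{n\to\infty}\frac1n\big(\theta(\tilde\phi^n\tilde y)-\theta(\tilde y)\big)=\lim_{n\to\infty}\frac1n\sum_{j=0}^{n-1}D_\phi(\hat\phi^jy),$$
where $\tilde y$ is any lift of $y\in\bar A$. The function $D_\phi$ is continuous on $\bar A$; the limit $\mathrm{rot}(y)$ need not exist. Changing the lift adds an integer constant to both functions, and changing the sign of $\theta$ changes their signs. By $D_{\phi^k}$ we always mean the displacement $\sum_{j<k}D_\phi\circ\hat\phi^j$ of $\tilde\phi^k$.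

Suppose that $\mathrm{rot}$ exists at every point of $\bar A$ and is continuous. Then:
\begin{itemize}
\item[(R1)] $\mathrm{rot}$ is invariant under $\hat\phi$, since $D_\phi$ is bounded.
\item[(R2)] $\mathrm{rot}$ is constant on $\partial_a$ and on $\partial_b$, where it is the rotation number of a lifted circle homeomorphism. Hence it descends to a continuous function on $S^2$, still denoted $\mathrm{rot}$.
\item[(R3)] If $x\in A$ is fixed by $\phi^k$, then $k\,\mathrm{rot}(x)=D_{\phi^k}(x)\in\mathbb Z$. So a point of $A$ with irrational rotation number is not periodic.
\item[(R4)] If $B\subset A$ is measurable and $\phi$-invariant, then $\int_BD_{\phi^k}\,\sigma=k\int_BD_\phi\,\sigma=k\int_B\mathrm{rot}\,\sigma$, by Birkhoff's ergodic theorem.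
\end{itemize}

\begin{definition}\label{def:twist}
A \emph{twist configuration} $(\phi;a,b,U_0,\dots,U_3)$ consists of $\phi\in\mathrm{Ham}(S^2)$, fixed points $a\ne b$ such that $\mathrm{rot}$ exists everywhere and is continuous on $\bar A$, and connected, simply connected, open, $\phi$-invariant sets $U_0,\dots,U_3$ such that, with $V=S^2\setminus\overline{U_3}$ and for some choice of $\theta$ and $\tilde\phi$:
\begin{itemize}
\item[(T1)] $a\in U_0$, $\overline{U_i}\subset U_{i+1}$ for $i=0,1,2$, $b\in V$, and $V$ is connected and simply connected;
\item[(T2)] $\mathrm{rot}$ is constant and irrational on each $\partial U_i$;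
\item[(T3)] for some $\rho_1<\rho_2$, $\mathrm{rot}\le\rho_1$ on $U_1\setminus U_0$ and $\mathrm{rot}\ge\rho_2$ on $U_3\setminus U_2$;
\item[(T4)] $\mathrm{rot}$ is not constant on $U_1\setminus\overline{U_0}$ and not constant on $U_3\setminus\overline{U_2}$.
\end{itemize}
\end{definition}

\begin{figure}[ht]
\centering
\begin{tikzpicture}[scale=0.9]
\begin{scope}
\clip (6,0) ellipse (6 and 1.4);
\fill[gray!25] (2.4,-2) rectangle (4.9,2);
\fill[gray!25] (7.1,-2) rectangle (9.6,2);
\draw (2.4,-2)--(2.4,2);
\draw (4.9,-2)--(4.9,2);
\draw (7.1,-2)--(7.1,2);
\draw (9.6,-2)--(9.6,2);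
\end{scope}
\draw (6,0) ellipse (6 and 1.4);
\fill (0,0) circle (0.07) node[left] {$a$};
\fill (12,0) circle (0.07) node[right] {$b$};
\node at (1.4,0) {$U_0$};
\node at (3.65,0) {$\mathrm{rot}\le\rho_1$};
\node at (8.35,0) {$\mathrm{rot}\ge\rho_2$};
\node at (10.6,0) {$V$};
\node at (2.4,-1.7) {$\partial U_0$};
\node at (4.9,-1.8) {$\partial U_1$};
\node at (7.1,-1.8) {$\partial U_2$};
\node at (9.6,-1.7) {$\partial U_3$};
\end{tikzpicture}
\caption{A twist configuration, drawn schematically. The sphere is cut by the boundaries of four nested invariant discs $U_0\subset U_1\subset U_2\subset U_3$ around the fixed point $a$; the disc $V$ contains the fixed point $b$. On each shaded region the rotation number about $a,b$ is nonconstant, and its values on the two shaded regions are separated by the gap $\rho_1<\rho_2$. The boundaries need not be curves.}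
\label{fig:twist}
\end{figure}

Figure~\ref{fig:twist} shows the arrangement. The basic examples are integrable. By Moser's theorem $\sigma$ is the pullback of the standard form of area one, so there is a \emph{normalized height} $z\colon S^2\to[0,1]$ and an angle $\theta$ with $\sigma=dz\wedge d\theta$ away from the poles $\{z=0\}$, $\{z=1\}$. Then $|\{z<c\}|=c$, and the flow of $z$ is $\theta\mapsto\theta+t$, a full rotation in time one.

\begin{theorem}\label{thm:C}
\begin{itemize}
\item[(i)] If $(\phi;a,b,U_0,\dots,U_3)$ is a twist configuration, then
$$\liminf_k\gamma(\phi^k)\ge\min\big(|U_0|,|S^2\setminus\overline{U_3}|\big).$$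
\item[(ii)] Always $\gamma\le\frac12=\frac12\,\mathrm{area}(S^2)$.
\item[(iii)] If $\phi$ is the time-one map of $h(z)$, where $h\colon[0,1]\to\mathbb R$ is smooth and $h''(\frac12)\ne0$, then $\lim_k\gamma(\phi^k)=\frac12=\frac12\,\mathrm{area}(S^2)$.
\end{itemize}
\end{theorem}

\subsection{Structure of the proof}

The proof has a dynamical half and a Floer-theoretic half, which meet in Definition~\ref{def:twist}. Section~\ref{sec:dynamics} shows that under the hypotheses of Theorem~\ref{thm:A} a power of $\phi$ has a twist configuration. Zero entropy is used once, to obtain existence and continuity of $\mathrm{rot}$ from a theorem of Le Calvez and Tal \cite{LCT}; this is the one deep external result needed besides standard Floer theory. The third periodic point and the non-torsion hypothesis are used to show that $\mathrm{rot}$ is nonconstant for some pair $a,b$. Neither can be dropped there: for an irrational rotation the poles are the only pair and $\mathrm{rot}$ is constant, and a power of a torsion map is the identity. The second half makes no use of entropy. Section~\ref{sec:floer} reduces a lower bound for $\gamma$ to a splitting of the fixed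 points into two groups not linked by Floer cylinders of small energy, Section~\ref{sec:energy} proves two lower bounds for the energy, and Section~\ref{sec:main} constructs the splitting. The theorems are assembled in Section~\ref{sec:proofs}. We begin with the integrable case, where the mechanism can be seen by hand.

\section{The integrable model}\label{sec:model}

Let $\phi$ be the time-one map of $h(z)$ with $h''>0$ on $[0,1]$, and let $\psi=\phi^k$, so that
$$\psi(z,\theta)=(z,\theta+kh'(z)),\qquad \mathrm{rot}=h'(z).$$
The fixed points of $\psi$ are the poles and the circles on which $kh'(z)$ is an integer.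

\emph{The actions.} The action of a closed orbit of a Hamiltonian $H$ is $\int H\,dt$ minus the area of a capping disc, and $c([S^2],H)+c([S^2],\bar H)$ is a difference of two actions. An orbit of $kh(z)$ at a height $z$ with $kh'(z)=j$ turns $j$ times, so its action is $kh(z)-jz$ modulo $\mathbb Z$. The number of circles grows linearly in $k$, so by the pigeonhole principle some pairs of circles have actions arbitrarily close modulo $\mathbb Z$ when $k$ is large. The action spectrum alone therefore gives no lower bound. Consecutive circles behave differently. If $kh'(z)=j$ and $kh'(z')=j+1$, then $z'-z=O(1/k)$ and the difference of the actions is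
$$k\big(h(z')-h(z)-h'(z)(z'-z)\big)-z'=-z'+O(1/k).$$
Modulo $\mathbb Z$ this is, up to sign and up to $O(1/k)$, the area $z'$ of the disc below the circle or the area $1-z'$ of the disc above it. The reason is topological: a cylinder joining two orbits with different numbers of turns must pass through a pole. At $z'=\frac12$ both discs have area $\frac12$, which is the constant in Theorem~\ref{thm:C}(iii).

\emph{The cylinders.} Unwinding a Floer cylinder along the Hamiltonian flow gives a map $v\colon\mathbb R^2\to S^2$ with
$$v(s,t+1)=\psi^{-1}(v(s,t)),\qquad v^*\sigma\ge0,$$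
which converges to fixed points of $\psi$ as $s\to\pm\infty$ and whose energy is the area of $v$ on $\mathbb R\times[0,1]$ (Section~\ref{sec:energy}). Consider the simplest way in which such a map can cross the annulus $\{z_0\le z\le z_1\}$, namely $v(s,t)=(s,\vartheta(s,t))$ for $s\in[z_0,z_1]$, with $\vartheta$ lifted to a real function. The first condition says $\vartheta(s,t+1)=\vartheta(s,t)-kh'(s)+j$ for an integer $j$ independent of $s$, and $v^*\sigma=\partial_t\vartheta\,ds\wedge dt$. So the strip $0\le t\le1$ covers on the level $s$ the angular length $j-kh'(s)$. Positivity forces this to be nonnegative on every level, so $j\ge kh'(z_1)$ and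
$$\text{area}=\int_{z_0}^{z_1}\big(j-kh'(s)\big)\,ds\ \ge\ k\int_{z_0}^{z_1}\big(h'(z_1)-h'(s)\big)\,ds .$$
Crossing a twisting annulus costs energy that grows linearly in $k$. This is Lemma~\ref{lem:annulus}.

Now let $v$ cross the same levels twice, once downward and once upward, as it does when it visits the disc $\{z<z_1\}$ while both of its ends lie outside. On the descending piece $v^*\sigma=-\partial_t\vartheta\,ds\wedge dt$, so it covers on the level $z$ the length $kh'(z)-j_-$, while the ascending piece covers $j_+-kh'(z)$. The twist cancels: the total is the integer $j_+-j_-$, independent of the level, and it is at least $1$ as soon as the area is positive. A cylinder that enters an invariant disc not containing its ends covers it, on average, a positive whole number of times. This is Lemma~\ref{lem:disc}.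

\emph{The splitting.} Take $U_i=\{z<z_i\}$ with $z_0<z_1<z_2<z_3$, and call a cylinder short if its energy is less than $\min(z_0,1-z_3)$. A short cylinder with both ends in $\{z_0\le z\le z_3\}$ avoids both poles, so its ends make the same number of turns and lie on the same level. For large $k$, a short cylinder with one end in $U_0$ cannot cross $U_1\setminus U_0$, and one with an end in $U_2$ cannot cross $U_3\setminus U_2$. So no chain of short cylinders leads from $U_0$ to $\{z>z_3\}$. The same three rules prove the general case. What must be added is the construction of invariant discs for a map that is not integrable, energy estimates for arbitrary cylinders and irregular discs, a nondegenerate perturbation that keeps the discs invariant, and the passage from the splitting to the spectral norm.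

\section{Floer homology and a splitting criterion}\label{sec:floer}

\subsection{Conventions}

Put $\iota_{X_H}\sigma=-dH$. A Hamiltonian is \emph{normalized} if $\int H_t\,\sigma=0$ for all $t$, and \emph{nondegenerate} if $d\phi_H^1(x)$ does not have the eigenvalue $1$ at any fixed point $x$ of $\phi^1_H$; there are then finitely many fixed points. We identify a fixed point with its orbit $x(t)=\phi^t_H(x(0))$. A \emph{capped orbit} $\bar x=(x,w)$ is an orbit with a homotopy class of discs $w$ bounded by $x$. Its action is
$$\mathcal A_H(\bar x)=\int_0^1H_t(x(t))\,dt-\int_w\sigma ,$$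
and $\mathrm{Spec}(H)$ is the set of all actions. Changing the capping changes the action by an integer.

Let $H$ be nondegenerate and $1$-periodic in $t$, and let $J_t$ be a $1$-periodic family of almost complex structures compatible with $\sigma$. A \emph{Floer cylinder} is a map $u\colon\mathbb R\times\mathbb T\to S^2$ with
$$\partial_su+J_t(u)\big(\partial_tu-X_{H_t}(u)\big)=0$$
and finite energy $E(u)=\int\sigma(\partial_su,J_t\partial_su)\,ds\,dt$. It converges to orbits $x_\pm$ as $s\to\pm\infty$, its \emph{ends}. If the capping of $x_+$ is obtained by gluing $u$ to the capping of $x_-$, then $E(u)=\mathcal A_H(\bar x_-)-\mathcal A_H(\bar x_+)$. We call $u$ \emph{nonconstant} if $E(u)>0$.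

Capped orbits have an integer degree, the Conley--Zehnder index, which does not change under deformations through nondegenerate orbits and is normalized to be the Morse index for a critical point of a $C^2$-small Morse function with the constant capping. The Novikov variable $q$ glues a sphere of area one to the capping; it lowers the action by $1$ and the degree by $4$, since $S^2$ is monotone with minimal Chern number $2$. For a generic (\emph{regular}) $J$, the cylinders from $\bar x_-$ to $\bar x_+$ form a manifold of dimension $\deg\bar x_--\deg\bar x_+$, the \emph{index}. Translation in $s$ acts freely on nonconstant cylinders, so they have index at least $1$. The Floer complex $CF_*(H)$ is the $\mathbb Z$-graded vector space over $\mathbb K$ spanned by the capped orbits. It is finite dimensional in each degree, and the differential $d$ sends $\bar x_-$ to the signed count of $\bar x_+$ over index-one cylinders modulo translation. Coherent orientations provide the signs, so $\mathbb K$ is arbitrary. The span $CF_*^{<\lambda}$ of capped orbits of action less than $\lambda$ is a subcomplex.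

The Piunikhin--Salamon--Schwarz (PSS) isomorphism identifies the homology of $CF_*(H)$ with the quantum homology of $S^2$, which is spanned by the classes $q^j[S^2]$ and $q^j[pt]$, where $[S^2],[pt]$ have degrees $2,0$, the class $[S^2]$ is the unit, and $[pt]*[pt]=q[S^2]$. For such a class $e$, the spectral invariant $c(e,H)$ is the minimum, over cycles representing $e$, of the largest action of a capped orbit occurring in the cycle. In particular $c([S^2],H)$ and $c([pt],H)$ are computed in degrees $2$ and $0$. They do not depend on the choice of Novikov coefficients. Completing to $\mathbb K[q^{-1},q]]$ does not change them, because projecting a cycle to one degree does not increase its action level. Passing to a universal Novikov field does not change them either, because the projection to integer exponents is a chain map that does not increase the action level.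

We use the following standard facts (Schwarz, Oh, Entov--Polterovich, Usher; Piunikhin--Salamon--Schwarz). The first extends $c(e,\cdot)$ to all Hamiltonians, and the others hold for all Hamiltonians.
\begin{itemize}
\item[(S1)] \emph{Hofer continuity and shift:} $|c(e,H)-c(e,G)|\le\int_0^1\max|H_t-G_t|\,dt$, and adding a function $f(t)$ to $H$ adds $\int_0^1f\,dt$ to $c(e,H)$.
\item[(S2)] \emph{Spectrality:} $c(e,H)\in\mathrm{Spec}(H)$ for $e=[S^2],[pt]$.
\item[(S3)] \emph{Novikov shift:} $c(q^{\pm1}e,H)=c(e,H)\mp1$.
\item[(S4)] \emph{Triangle inequality:} $c(e*e',H\#G)\le c(e,H)+c(e',G)$, where $(H\#G)_t=H_t+G_t\circ(\phi_H^t)^{-1}$ generates $\phi_H^t\phi_G^t$.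
\item[(S5)] \emph{Homotopy invariance:} for normalized $H$, $c(e,H)$ depends only on the homotopy class of the path $\{\phi_H^t\}$ with fixed endpoints.
\item[(S6)] \emph{Poincar\'e duality:} $c([S^2],\bar H)=-c([pt],H)$.
\end{itemize}
Put $\tilde\gamma(H)=c([S^2],H)-c([pt],H)$. By (S6), $\gamma(\phi)=\inf\tilde\gamma(H)$ over all $H$ with $\phi_H^1=\phi$. By (S1), $\tilde\gamma(H)$ does not change when a function of $t$ is added, so normalization plays no role. By (S5) it does not change under reparametrization of time, so we may assume, whenever convenient, that $H$ vanishes for $t$ near $0$ and $1$ and extend it periodically. The inequality (S4) with $e=e'=[S^2]$ gives the subadditivity of $\gamma$, because $\overline{H\#G}=\bar G\#\bar H$, and gives $\tilde\gamma\ge0$, because $H\#\bar H=0$ and $c([S^2],0)=0$ by \eqref{eq:height} below.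

\subsection{The height function and its consequences}

For $0<s<1$ the only $1$-periodic orbits of $\pm sz$ are the poles, since the other orbits have period $1/s>1$. The poles are nondegenerate, the linearized map being a rotation by $\pm2\pi s$. With constant cappings their degrees are therefore those for small $s$: $0$ for the minimum and $2$ for the maximum. Recapping changes the degree by multiples of $4$, so $CF_0$ and $CF_2$ are spanned by the minimum and the maximum with constant cappings. This gives, for $0<s<1$ and by (S1) for $0\le s\le1$,
\begin{equation}\label{eq:height}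
c([pt],sz)=0,\quad c([S^2],sz)=s,\quad c([pt],-sz)=-s,\quad c([S^2],-sz)=0 .
\end{equation}

\begin{lemma}\label{lem:half}
For every $H$ one has $\tilde\gamma(H)\le1$ and $\tilde\gamma(H\#z)\le1-\tilde\gamma(H)$. Hence $\gamma\le\frac12$.
\end{lemma}

\begin{proof}
By (S3), (S4) and $c([pt],0)=0$,
$$c([S^2],H)=c([pt]*[pt],H\#0)+1\le c([pt],H)+1 .$$
Next write $[S^2]=[pt]*q^{-1}[pt]$. Since $z$ is invariant under its own flow, $\bar z=-z$, and $(H\#z)\#\bar z=H$. By (S3), (S4) and \eqref{eq:height},
$$c([S^2],H\#z)\le c([pt],H)+1+c([pt],z)=c([pt],H)+1,$$
$$c([S^2],H)\le c([pt],H\#z)+1+c([pt],-z)=c([pt],H\#z).$$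
Subtracting gives the second inequality. The time-one map of $z$ is the identity, so $H$ and $H\#z$ generate the same map $\phi$, and $2\gamma(\phi)\le\tilde\gamma(H)+\tilde\gamma(H\#z)\le1$.
\end{proof}

\begin{lemma}\label{lem:rigid}
If all capped orbits of $H$ have the same action modulo $\mathbb Z$, then $\phi_H^1=\mathrm{id}$.
\end{lemma}

\begin{proof}
By (S2) and Lemma~\ref{lem:half}, $\tilde\gamma(H)\in\mathbb Z\cap[0,1]$. If $\tilde\gamma(H)=1$, then $\tilde\gamma(H\#z)=0$. In both cases $\gamma(\phi^1_H)=0$.
\end{proof}

\begin{lemma}\label{lem:actiondiff}
Let $x,y$ be fixed points of $f\in\mathrm{Ham}(S^2)$. The class of $\mathcal A_H(\bar x)-\mathcal A_H(\bar y)$ modulo $\mathbb Z$ is the same for all $H$ with $\phi_H^1=f$ and all cappings.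
\end{lemma}

\begin{proof}
Let $\ell\colon[0,1]\to S^2$ be a smooth path from $y$ to $x$ and $C(s,t)=\phi_H^t(\ell(s))$. Since $\sigma(\partial_sC,X_{H_t})=dH_t(\partial_sC)$,
$$\int C^*\sigma=\int_0^1\big(H_t(x(t))-H_t(y(t))\big)\,dt .$$
The boundary of $C$ is $\ell+x-f(\ell)-y$. So $C-w_x+w_y$ is a $2$-chain with boundary $\ell-f(\ell)$ and area $\mathcal A_H(\bar x)-\mathcal A_H(\bar y)$. Two $2$-chains with the same boundary differ by a cycle, whose area is an integer.
\end{proof}

\begin{example}\label{ex:rotation}
For $0<s<1$ the rotation $R_s$ is generated by $sz$ and by $-(1-s)z$, so $\gamma(R_s)\le\min(s,1-s)$ by \eqref{eq:height}. For any $H$ generating $R_s$, the actions of the two poles differ by $s$ modulo $\mathbb Z$ (Lemma~\ref{lem:actiondiff}), so $\tilde\gamma(H)\in\{0,s,1-s,1\}$ by (S2) and Lemma~\ref{lem:half}, and $0$ is excluded because $R_s\ne\mathrm{id}$. Hence $\gamma(R_s)=\min(s,1-s)$, and $\gamma(R_s^k)$ is the distance from $ks$ to $\mathbb Z$ for all real $s$.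
\end{example}

\subsection{The cap action of a point}

To bound $\tilde\gamma(H)$ from below we need a map that compares $[S^2]$ with $[pt]$ at the chain level and that remembers positions on the sphere. Counting cylinders through a given point does both.

Let $H$ be nondegenerate and periodic and $J$ regular. On each manifold of cylinders with fixed capped ends consider the evaluation $u\mapsto u(0,0)$. Call $p\in S^2$ \emph{generic} if it is a regular value of all these evaluations and of the evaluations on planes used in Lemma~\ref{lem:cap}; by Sard's theorem generic points are dense. A generic $p$ differs from the finitely many points $x(0)$, which are the values on constant cylinders, and it avoids the curves swept out by index-one cylinders. Counting index-two cylinders with $u(0,0)=p$ defines $P_p\colon CF_*\to CF_{*-2}$. For generic $p,p'$ choose a smooth path $\ell\colon[0,1]\to S^2$ from $p$ to $p'$ that is transverse to all evaluations on cylinders; in particular it avoids the points $x(0)$. Counting pairs $(u,r)$ with $u$ of index one and $u(0,0)=\ell(r)$ defines $T\colon CF_*\to CF_{*-1}$.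

\begin{lemma}\label{lem:cap}
The map $P_p$ is a chain map up to sign, $P_p-P_{p'}=\pm dT\pm Td$, and $P_p$ sends the class $[S^2]$ to $\pm[pt]$.
\end{lemma}

\begin{proof}
\emph{Compactness.} All moduli spaces below consist of curves of index at most $3$. A sphere bubble takes away index at least $4$ and would leave a broken curve of negative total index, which does not exist for regular data. So sequences converge to broken curves, and the marked point lies on one of the pieces. If that piece is a cylinder, it is nonconstant because $p$ and $\ell$ avoid the points $x(0)$; it has index at least $2$ if it passes through $p$ and at least $1$ if it passes through $\ell$. Every other cylinder has index at least $1$. In particular the spaces counted by $P_p$ and $T$ admit no breaking and are finite.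

\emph{The first two claims.} Index-three cylinders with $u(0,0)=p$ form a one-dimensional manifold whose ends are the broken cylinders of indices $(2,1)$ and $(1,2)$ marked on the index-two piece; this gives $dP_p\pm P_pd=0$. Pairs $(u,r)$ with $u$ of index two and $u(0,0)=\ell(r)$ form a one-dimensional manifold with boundary at $r=0,1$, counted by $P_p$ and $P_{p'}$, and with ends at broken cylinders of indices $(1,1)$, counted by $dT$ and $Td$.

\emph{The third claim.} The PSS cycles are defined by planes $u\colon\mathbb C\to S^2$ that, in the coordinates $\zeta=e^{2\pi(s+it)}$, solve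
$$\partial_su+J_{s,t}(u)\big(\partial_tu-\beta(s)X_{H_t}(u)\big)=0$$
and converge to an orbit $x$ as $s\to+\infty$. Here $\beta=0$ for $s\le0$, $\beta=1$ and $J_{s,t}=J_t$ for $s\ge1$, and $J_{s,t}$ is generic. The plane caps $x$, and the planes with output $\bar x$ form a manifold of dimension $2-\deg\bar x$. The cycle $\mathrm{PSS}([S^2])$ counts the rigid planes, and $\mathrm{PSS}([pt])$ counts the planes with $u(0)=p$; the latter corresponds to a Morse function with minimum at $p$. Move the marked point along the ray $t=0$: consider pairs $(r,u)$ with $r\in[0,\infty)$ and $u(\zeta{=}r)=p$. They form a manifold of dimension $1-\deg\bar x$. The count for $\deg\bar x=1$ defines a chain $\eta_p\in CF_1$. For $\deg\bar x=0$ the manifold is one-dimensional, with ends of three types.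
\begin{itemize}
\item At $r=0$ we get $\mathrm{PSS}([pt])$.
\item As $r\to\infty$ the marked point moves onto a cylinder, of index at least $2$. The plane then has output of degree at least $2$, hence exactly $2$, and no index is left for further pieces. These ends give $P_p\,\mathrm{PSS}([S^2])$.
\item At finite $r$ an index-one cylinder breaks off a pair counted by $\eta_p$. These ends give $d\eta_p$.
\end{itemize}
So $P_p\,\mathrm{PSS}([S^2])$ and $\mathrm{PSS}([pt])$ are homologous up to sign.
\end{proof}

\subsection{The splitting criterion}

The Morse-theoretic picture is as follows. For a Morse--Smale function $f$ on $S^2$ the analogue of $\tilde\gamma$ is $\max f-\min f$, and the gradient line through a generic point $p$ joins a maximum to a minimum. As $p$ moves along $\ell$, this pair changes only when $\ell$ crosses a gradient line ending at a saddle, and then one of the two ends stays the same. So the ends of the line through $p$ are linked to the ends of the line through $p'$ by a chain of gradient lines. If lines along which $f$ drops by less than $\delta$ do not provide such a link, some line drops by at least $\delta$, and $\max f-\min f\ge\delta$.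 In Floer theory the action is unbounded, and the argument has to be run algebraically in a window of length $\delta$.

\begin{proposition}\label{prop:split}
Let $H$ be nondegenerate and periodic, $J$ regular, $\delta>0$. Call a Floer cylinder \emph{short} if $0<E(u)<\delta$. Suppose that $\mathrm{Fix}(\phi_H^1)=\mathcal L\sqcup\mathcal R$ and that $U,V\subset S^2$ are nonempty open sets such that
\begin{itemize}
\item[(a)] no short cylinder has one end in $\mathcal L$ and the other in $\mathcal R$;
\item[(b)] a short cylinder with $u(0,0)\in U$ has its ends in $\mathcal L$, and a short cylinder with $u(0,0)\in V$ has its ends in $\mathcal R$.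
\end{itemize}
Then $\tilde\gamma(H)\ge\delta$.
\end{proposition}

\begin{proof}
Suppose $\tilde\gamma(H)<\delta$. Put $\lambda_-=c([pt],H)$ and $\lambda_+=\lambda_-+\delta>c([S^2],H)$, and let $W=CF^{<\lambda_+}/CF^{<\lambda_-}$. It has as a basis the capped orbits with action in $[\lambda_-,\lambda_+)$, and $W=W_{\mathcal L}\oplus W_{\mathcal R}$ according to the underlying fixed point. Choose generic $p\in U$, $p'\in V$ and a path $\ell$ as above. The maps $d,P_p,P_{p'},T$ do not increase the action, so they descend to $W$. Their matrix entries on $W$ count cylinders of index $1$ or $2$, hence nonconstant, whose energy is a difference of two numbers in $[\lambda_-,\lambda_+)$. These cylinders are short. By (a) all four maps preserve the decomposition of $W$. By (b), $P_p=0$ on $W_{\mathcal R}$ and $P_{p'}=0$ on $W_{\mathcal L}$.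

Let $\xi\in CF_2^{<\lambda_+}$ be a cycle representing $[S^2]$, with image $\xi_{\mathcal L}+\xi_{\mathcal R}$ in $W$. Since $d$ preserves the decomposition, $d\xi_{\mathcal L}=0$. In $W$,
$$P_p\xi=P_p\xi_{\mathcal L}=(P_p-P_{p'})\xi_{\mathcal L}=\pm dT\xi_{\mathcal L}\pm Td\xi_{\mathcal L}=\pm d(T\xi_{\mathcal L}).$$
So $P_p\xi=d\eta+\omega$ with $\eta\in CF_1^{<\lambda_+}$ and $\omega\in CF_0^{<\lambda_-}$. By Lemma~\ref{lem:cap}, $\omega=P_p\xi-d\eta$ is a cycle representing $\pm[pt]\ne0$. All its finitely many actions are less than $\lambda_-$, so $c([pt],H)<\lambda_-$, a contradiction.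
\end{proof}

\section{From zero entropy to a twist configuration}\label{sec:dynamics}

\subsection{Continuity of the rotation number}

Let $f$ be a homeomorphism of a compact metric space. Its topological entropy is $h_{\mathrm{top}}(f)=\lim_{\varepsilon\to0}\limsup_n\frac1n\log s(n,\varepsilon)$, where $s(n,\varepsilon)$ is the largest cardinality of a set any two of whose points are moved at least $\varepsilon$ apart by some $f^j$, $0\le j<n$. We use that $h_{\mathrm{top}}(f^r)=r\,h_{\mathrm{top}}(f)$ for $r\ge1$, that circle homeomorphisms have zero entropy, and the variational principle: $h_{\mathrm{top}}(f)$ is the supremum of the measure-theoretic entropies over invariant, or over ergodic, Borel probability measures.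

Let now $f$ be a homeomorphism of a surface. The set $\omega(y)$ consists of the limits of subsequences of $f^n(y)$, $n\to\infty$, and $y$ is \emph{non-wandering} if each neighborhood $O$ of $y$ meets $f^n(O)$ for some $n\ge1$. A \emph{topological horseshoe} is a compact set $Y$, invariant under some $f^r$, $r\ge1$, such that $f^r|_Y$ has a finite-to-one compact extension $g$ that is also an extension of a Bernoulli shift on at least two symbols, with periodic sequences lifting to periodic points. We only use that then $h_{\mathrm{top}}(f^r|_Y)=h_{\mathrm{top}}(g)>0$, by Bowen's inequality for finite-to-one extensions.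

\begin{theorem}[Le Calvez--Tal {\cite[Theorem A]{LCT}}; the part used here]\label{thm:LCT}
Let $f$ be a homeomorphism of $\mathbb T\times\mathbb R$ isotopic to the identity, $\tilde f$ a lift to $\mathbb R^2$, and $p_1$ the first coordinate. Suppose that $f$ has no topological horseshoe. Then every $y$ with $\omega(y)\ne\emptyset$ has a rotation number $\mathrm{rot}(y)$: for every compact set $K$ and all $n_k\to\infty$ with $f^{n_k}(y)\in K$ one has $\frac1{n_k}\big(p_1\tilde f^{n_k}(\tilde y)-p_1(\tilde y)\big)\to\mathrm{rot}(y)$. Moreover $\mathrm{rot}$ is continuous on the set of non-wandering points $y$ with $\omega(y)\ne\emptyset$.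
\end{theorem}

Applied directly to the open annulus $A$, the theorem says nothing about the behavior of $\mathrm{rot}$ near $a$ and $b$. We apply it to an extension of $\hat\phi$ in which $\bar A$ is a compact invariant set.

\begin{lemma}\label{lem:rot}
Let $\phi\in\mathrm{Ham}(S^2)$ have $h_{\mathrm{top}}(\phi)=0$ and let $a\ne b$ be fixed points. Then $\mathrm{rot}$ exists at every point of $\bar A$ and is continuous on $\bar A$.
\end{lemma}

\begin{proof}
Extend $\hat\phi$ from $\bar A=\mathbb T\times[0,1]$ to a homeomorphism $f$ of $\mathbb T\times\mathbb R$ by $(\theta,r)\mapsto(\hat\phi|_{\partial_a}(\theta),r)$ for $r\le0$ and $(\theta,r)\mapsto(\hat\phi|_{\partial_b}(\theta),r)$ for $r\ge1$. It preserves the orientation and both ends, so it is isotopic to the identity. Let $\tilde f$ be the lift extending $\tilde\phi$.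

Suppose that $Y$ is a horseshoe, invariant under $f^m$. Then $\bigcup_{j<m}f^j(Y)$ is a compact $f$-invariant set of positive entropy, so it carries an ergodic measure $\mu$ of positive entropy. The invariant set $\mathbb T\times(0,1)$ has measure $0$ or $1$. In the first case the invariant function $r$ is almost everywhere constant, so $\mu$ lives on one circle $\mathbb T\times\{r\}$, where the entropy is zero. In the second case $\mu$ is a $\phi$-invariant measure of positive entropy on $A\subset S^2$, contradicting $h_{\mathrm{top}}(\phi)=0$. So $f$ has no horseshoe.

Every neighborhood of a point of $\bar A$ contains a nonempty open subset of $A$, where $f=\phi$ preserves a finite area. By Poincar\'e recurrence all points of $\bar A$ are non-wandering. Their $\omega$-limit sets are nonempty since $\bar A$ is compact and invariant. Apply Theorem~\ref{thm:LCT} with $K=\bar A$ and $n_k=k$.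
\end{proof}

\subsection{The rotation number is not constant}

The link between rotation numbers and Floer theory is that the mean of $\mathrm{rot}$ over the sphere computes the difference of the actions of $a$ and $b$ modulo $\mathbb Z$, up to sign. A third fixed point forces a constant $\mathrm{rot}$ to be an integer.

\begin{lemma}\label{lem:nonconstant}
Let $f\in\mathrm{Ham}(S^2)$, $f\ne\mathrm{id}$, have $h_{\mathrm{top}}(f)=0$ and at least three fixed points. Then there are fixed points $a\ne b$ of $f$ for which $\mathrm{rot}$ is not constant on $\bar A$.
\end{lemma}

\begin{proof}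
Suppose that $\mathrm{rot}$ is constant for every pair. Let $a\ne b$ be fixed points and $x_*$ a third one. By (R3) the constant is the integer $\mathrm{rot}(x_*)$, so by (R4) and $|A|=1$ the number $\int_AD_f\,\sigma$ is an integer, for every lift.

\emph{There is a Hamiltonian isotopy from $\mathrm{id}$ to $f$ that fixes $a$ and $b$.} Let $f_t$ be a Hamiltonian isotopy from $\mathrm{id}$ to $f$. The loop $t\mapsto(f_t(a),f_t(b))$ lies in the space of ordered pairs of distinct points of $S^2$. This space fibers over $S^2$ with contractible fibers, so it is simply connected. Hence there is a smooth homotopy $(a_{s,t},b_{s,t})$, $a_{s,t}\ne b_{s,t}$, from this loop at $s=0$ to the constant loop at $s=1$, equal to $(a,b)$ for $t=0,1$. View $S^2\subset\mathbb R^3$, let $d_0>0$ be the minimum of $|a_{s,t}-b_{s,t}|$, and let $\beta$ be a cutoff function equal to $1$ near $0$ and supported in $[0,d_0/2)$. Put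
$$G_{s,t}(y)=\beta(|y-a_{s,t}|)\langle\xi_{s,t},y\rangle+\beta(|y-b_{s,t}|)\langle\xi'_{s,t},y\rangle,$$
where $\xi_{s,t}\in T_{a_{s,t}}S^2$ represents the covector $-\sigma(\partial_sa_{s,t},\cdot)$ and $\xi'_{s,t}\in T_{b_{s,t}}S^2$ represents $-\sigma(\partial_sb_{s,t},\cdot)$. Then $X_{G_{s,t}}$ equals $\partial_sa_{s,t}$ at $a_{s,t}$ and $\partial_sb_{s,t}$ at $b_{s,t}$, and $G_{s,t}=0$ for $t=0,1$. Let $g_{s,t}$ be the flow in $s$ with $g_{0,t}=\mathrm{id}$. The isotopy $t\mapsto g_{1,t}f_t$ goes from $\mathrm{id}$ to $f$ and fixes $a,b$. It preserves $\sigma$, and $H^1(S^2;\mathbb R)=0$, so it is generated by a Hamiltonian $H$.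

\emph{The actions of $a$ and $b$ agree modulo $\mathbb Z$.} The isotopy $\phi_H^t$ preserves $A$ and determines a lift of $f$, with displacement $D_f=\int_0^1d\theta(X_{H_t})\circ\phi_H^t\,dt$. The function $d\theta(X_{H_t})$ is bounded, since $X_{H_t}$ vanishes at $a,b$ while $|d\theta|$ grows like the inverse of the distance. Contracting $d\theta\wedge\sigma=0$ with $X=X_{H_t}$ gives
$$d\theta(X)\,\sigma=d\theta\wedge\iota_X\sigma=-d\theta\wedge dH_t=d(H_t\,d\theta).$$
Stokes' theorem on the complement of small discs about $a,b$ yields, in the limit, $\int_Ad\theta(X_{H_t})\,\sigma=\pm(H_t(a)-H_t(b))$, with a sign independent of $t$. Since $\phi_H^t$ preserves area,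
$$\int_0^1\big(H_t(a)-H_t(b)\big)\,dt=\pm\int_AD_f\,\sigma\in\mathbb Z ,$$
and the left side is the difference of the actions of the constant orbits $a,b$ with constant cappings.

The Hamiltonian $H$ depends on the pair, but by Lemma~\ref{lem:actiondiff} the conclusion holds for one fixed Hamiltonian generating $f$ and all pairs. Lemma~\ref{lem:rigid} gives $f=\mathrm{id}$, a contradiction.
\end{proof}

\subsection{Invariant discs}

We now cut the sphere along irrational levels of $\mathrm{rot}$. A sublevel set $\{\mathrm{rot}<\rho\}$ is open and invariant, but it may have many components and holes. Area preservation removes this difficulty: a hole returns to itself, so it rotates rationally, and it cannot be bounded by an irrational level.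

We use two facts of plane topology. A connected open set $O\subsetneq S^2$ is simply connected if and only if $S^2\setminus O$ is connected, and then $O$ is homeomorphic to the plane. Consequently, if $Z\subset S^2$ is nonempty, closed and connected, every component $O$ of $S^2\setminus Z$ is simply connected: its complement is the union of $Z$ with the other components, and the closure of each of them meets $Z$. Also $\emptyset\ne\partial O\subset\partial Z$.

In the next two lemmas $a\ne b$ are fixed points of $\phi\in\mathrm{Ham}(S^2)$ for which $\mathrm{rot}$ exists and is continuous on $\bar A$. By (R2) we regard it as a continuous invariant function on $S^2$.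

\begin{lemma}\label{lem:inessential}
\begin{itemize}
\item[(i)] Let $O$ be a component of an invariant open subset of $A$ such that all loops in $O$ are null-homotopic in $A$. Then $\mathrm{rot}$ is a rational constant on $O$.
\item[(ii)] Let $Z\subset S^2$ be nonempty, closed, connected and invariant, with $\partial Z\subset A$ and $\mathrm{rot}$ equal to an irrational constant on $\partial Z$. Then every component of $S^2\setminus Z$ contains $a$ or $b$.
\end{itemize}
\end{lemma}

\begin{proof}
(i) The sets $\phi^j(O)$ are components of the same open set and have the same positive area, so two of them coincide and $\phi^n(O)=O$ for some $n\ge1$. By the hypothesis on loops, $O$ has a homeomorphic lift $\tilde O$, and $\tilde\phi^n(\tilde O)=\tilde O+j$ for an integer $j$. Let $y\in O$ be recurrent for $\phi^n$, say $\phi^{nl}(y)\to y$ along a sequence of $l$, and let $\tilde y\in\tilde O$ be its lift. Then $\tilde\phi^{nl}(\tilde y)-lj$ is the lift of $\phi^{nl}(y)$ in $\tilde O$, so it converges to $\tilde y$ along the sequence. Hence $\mathrm{rot}(y)=j/n$. Recurrent points are dense in $O$ by Poincar\'e recurrence, and $\mathrm{rot}$ is continuous.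

(ii) A component $O$ containing neither $a$ nor $b$ is a simply connected component of the invariant open set $A\setminus Z$. By (i), $\mathrm{rot}$ is a rational constant on $O$, hence on $\emptyset\ne\partial O\subset\partial Z$, a contradiction.
\end{proof}

\begin{lemma}\label{lem:discs}
Suppose $\alpha:=\mathrm{rot}(a)<\tau_+:=\max\mathrm{rot}$. For each irrational $\rho\in(\alpha,\tau_+)$ there is a connected, simply connected, open, invariant set $U(\rho)\ni a$ such that
\begin{itemize}
\item[(i)] $V(\rho)=S^2\setminus\overline{U(\rho)}$ is connected, simply connected and contains $b$, and $S^2\setminus U(\rho)=\overline{V(\rho)}=V(\rho)\cup\partial U(\rho)$;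
\item[(ii)] $\mathrm{rot}\le\rho$ on $\overline{U(\rho)}$ and $\mathrm{rot}=\rho$ on $\partial U(\rho)\ne\emptyset$;
\item[(iii)] $\overline{U(\rho)}\subset U(\rho')$ if $\rho<\rho'$.
\end{itemize}
\end{lemma}

\begin{proof}
\emph{A loop separating $a$ from $b$ inside $\{\mathrm{rot}>\rho\}$.} Let $O$ be a component of the nonempty open set $\{\mathrm{rot}>\rho\}\subset S^2$; then $a\notin O$. On $\partial O\ne\emptyset$ we have $\mathrm{rot}\le\rho$, so $\mathrm{rot}$ is not constant on $O$. If $b\in O$, a small circle about $b$ is a loop in $O\cap A$ that is not null-homotopic in $A$. If $b\notin O$, then $O$ is a component of $\{\mathrm{rot}>\rho\}\cap A$, and Lemma~\ref{lem:inessential}(i) gives such a loop. Call it $\Lambda$. The points $a,b$ lie in different components of $S^2\setminus\Lambda$: otherwise an arc from $a$ to $b$ misses $\Lambda$, and $\Lambda$ contracts in the complement of this arc, which is a disc in $A$.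

\emph{The disc.} Let $Q(\rho)$ be the component of $\{\mathrm{rot}<\rho\}$ containing $a$. It is open and invariant, and $\mathrm{rot}=\rho$ on $\partial Q(\rho)$. It misses $\Lambda$, hence misses the component of $S^2\setminus\Lambda$ containing $b$, so $b\notin Z:=\overline{Q(\rho)}$. The set $Z$ is closed, connected and invariant, and $\partial Z\subset\partial Q(\rho)\subset A$. By Lemma~\ref{lem:inessential}(ii), and since $a\in Z$, the complement $V(\rho)=S^2\setminus Z$ is connected; it is simply connected because $Z$ is connected. Put $U(\rho)=\mathrm{int}\,Z=S^2\setminus\overline{V(\rho)}$. It is connected because $Q(\rho)\subset U(\rho)\subset\overline{Q(\rho)}$, and simply connected because $\overline{V(\rho)}$ is connected. Moreover $\overline{U(\rho)}=Z$ and $\partial U(\rho)=\partial Z$. This gives (i) and (ii). If $\rho<\rho'$, the connected set $\overline{U(\rho)}\ni a$ lies in $\{\mathrm{rot}<\rho'\}$, hence in $Q(\rho')\subset U(\rho')$.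
\end{proof}

\begin{proposition}\label{prop:twist}
Let $\phi\in\mathrm{Ham}(S^2)$ have $h_{\mathrm{top}}(\phi)=0$, and let $a\ne b$ be fixed points for which $\mathrm{rot}$ is not constant on $\bar A$. Then $\phi$ has a twist configuration with these $a,b$.
\end{proposition}

\begin{proof}
By Lemma~\ref{lem:rot}, $\mathrm{rot}$ exists and is continuous. Changing the sign of $\theta$ if necessary, we have $\alpha=\mathrm{rot}(a)<\tau_+=\max\mathrm{rot}$. Fix irrational numbers $\alpha<\rho_0<\rho_1<\rho_2<\rho_3<\tau_+$ and put $U_i=U(\rho_i)$ for $i=0,1,3$, so that $V=V(\rho_3)$. The choice $U_2=U(\rho_2)$ would give no lower bound for $\mathrm{rot}$ on $U_3\setminus U_2$, because $\{\mathrm{rot}<\rho_2\}$ may have other components there. We build $U_2$ from the side of $b$ instead.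

Let $G$ be the component of the invariant open set $V\cup\{\mathrm{rot}>\rho_2\}$ containing $b$. It is open and invariant. It contains the connected set $\overline V=V\cup\partial U_3$, on whose second part $\mathrm{rot}=\rho_3>\rho_2$. Since $U_3$ is open and disjoint from $V$, each point of $U_3\cap\overline G$ is a limit of points of $U_3\cap G\subset\{\mathrm{rot}>\rho_2\}$, so
\begin{equation}\label{eq:G}
\mathrm{rot}\ge\rho_2\quad\text{on }U_3\cap\overline G .
\end{equation}
The boundary $\partial G$ misses $G\supset\overline V=S^2\setminus U_3$, so $\partial G\subset U_3$, and it misses the open set of which $G$ is a component, so $\mathrm{rot}\le\rho_2$ on it. With \eqref{eq:G}, $\mathrm{rot}=\rho_2$ on $\partial G$. Further, $\overline{U_1}\subset U_3$ and $\mathrm{rot}\le\rho_1$ on $\overline{U_1}$, so $\overline{U_1}\cap\overline G=\emptyset$ by \eqref{eq:G}; in particular $a\notin\overline G$.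

Put $Z=\overline G$ and $U_2=S^2\setminus Z$. Then $\partial Z\subset\partial G\subset A$, and $b\in Z$, so by Lemma~\ref{lem:inessential}(ii) the set $U_2$ is connected; it is simply connected because $Z$ is connected. We have $\overline{U_1}\subset U_2$, $\partial U_2=\partial Z\subset\partial G$, and $\overline{U_2}\subset U_3$ since both $U_2$ and $\partial G$ lie in $U_3$. With Lemma~\ref{lem:discs} this proves (T1) and (T2), and (T3) follows from Lemma~\ref{lem:discs}(ii) and \eqref{eq:G}, as $U_3\setminus U_2=U_3\cap\overline G$.

For (T4), let $\rho'\in(\rho_0,\rho_1)$ be irrational. By Lemma~\ref{lem:discs}(iii), $\overline{U_0}\subset U(\rho')$ and $\overline{U(\rho')}\subset U_1$, so $\emptyset\ne\partial U(\rho')\subset U_1\setminus\overline{U_0}$ and $\mathrm{rot}$ takes the value $\rho'$ there. On $U_3\setminus\overline{U_2}$ it takes values arbitrarily close to $\rho_3$ and to $\rho_2$. Indeed, a point of $\partial U_3$ lies outside $\overline{U_2}$ and is a limit of points of $U_3$. A point of $\partial U_2\subset\partial G\subset U_3$ is a limit of points of $G\cap U_3$, and $G\cap\overline{U_2}=\emptyset$ because $G$ is open and disjoint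 from $U_2$.
\end{proof}

\section{Energy estimates}\label{sec:energy}

In this section $H$ is nondegenerate and periodic, $\psi=\phi_H^1$, $J_t$ is any periodic compatible family, and $u$ is a nonconstant Floer cylinder. The aim is to write the energy as the integral of a covering multiplicity $n\ge0$ and to compute the mean of $n$ over invariant sets.

\subsection{The covering multiplicity}

Put $v(s,t)=(\phi_H^t)^{-1}(u(s,t))$ for $(s,t)\in\mathbb R^2$ and $J'_t=(\phi_H^t)^*J_t$. Periodicity of $H$ gives $\phi_H^{t+1}=\phi_H^t\psi$, and $\partial_su=d\phi^t_H\,\partial_sv$, $\partial_tu-X_{H_t}=d\phi_H^t\,\partial_tv$. Therefore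
\begin{equation}\label{eq:v}
v(s,t+1)=\psi^{-1}(v(s,t)),\qquad \partial_sv+J'_t(v)\,\partial_tv=0,\qquad E(u)=\int_{\mathbb R\times[0,1]}v^*\sigma,
\end{equation}
with $v^*\sigma=\sigma(\partial_sv,J'_t\partial_sv)\,ds\wedge dt\ge0$, and $v(s,t)\to x_\pm\in\mathrm{Fix}(\psi)$ as $s\to\pm\infty$, uniformly for $t$ in compact sets. The case $x_-=x_+$ is allowed.

\begin{lemma}\label{lem:positive}
For every $y\in S^2$, each point of $v^{-1}(y)$ is isolated and $v$ has positive local degree there. In particular $v$ is an open map.
\end{lemma}

\begin{proof}
Let $v(s_0,t_0)=y$. In an oriented chart centered at $y$ let $\mathbb J(s,t)$ be the matrix of $J'_t$ at $v(s,t)$. Then $v$ solves the linear equation $\partial_sv+\mathbb J\,\partial_tv=0$ near $(s_0,t_0)$. Let $\Phi$ be the matrix with columns $e_1,\mathbb Je_1$. It is smooth, $\det\Phi>0$, and $\mathbb J\Phi=\Phi J_{\mathrm{st}}$ with $J_{\mathrm{st}}$ the standard complex structure. The map $w=\Phi^{-1}v$ satisfies $\partial_sw+J_{\mathrm{st}}\partial_tw+Sw=0$ with $S=\Phi^{-1}(\partial_s\Phi+\mathbb J\,\partial_t\Phi)$ smooth. By the Carleman similarity principle (see McDuff--Salamon), locally $w=Bh$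 with $B$ continuous, complex-valued and nowhere zero, and $h$ holomorphic. So either $v\equiv y$ near $(s_0,t_0)$, or $(s_0,t_0)$ is an isolated preimage whose local degree is the order of the zero of $h$, which is positive. The set of points near which $v\equiv y$ is open, and by this alternative it is closed. If it were nonempty, $v$ would be constant and $E(u)=0$. A map with nonzero local degree at an isolated preimage of $y$ covers a neighborhood of $y$.
\end{proof}

For $y\ne x_\pm$ let $n(y)\ge0$ be the number of points of $v^{-1}(y)$ in $\mathbb R\times[0,1)$, counted with local degree. It is finite, since the preimages are isolated and $v\to x_\pm$ at the ends. By Sard's theorem almost every $y$ is a regular value, with all local degrees equal to one, so the area formula and $v^*\sigma\ge0$ give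
\begin{equation}\label{eq:area}
\int_{S^2}n\,\sigma=E(u).
\end{equation}

The function $n$ jumps only across the image of the boundary of the strip. Let $\Gamma=v(\cdot,0)$, a smooth path from $x_-$ to $x_+$. Its image has measure zero and is closed in $S^2\setminus\{x_\pm\}$, and $v(\cdot,1)=\psi^{-1}\Gamma$. For a path $\ell$ in $S^2\setminus\{x_\pm\}$ with endpoints off $\Gamma$, let $\Gamma\cdot\ell\in\mathbb Z$ be the algebraic intersection number, computed after a small perturbation of $\ell$ with fixed endpoints that makes it smooth and transverse to $\Gamma$; a crossing counts $+1$ if $(\dot\Gamma,\dot\ell)$ is a positive basis. A homotopy of $\ell$ with fixed endpoints in $S^2\setminus\{x_\pm\}$ has compact image, which for large $S$ meets only the part $\Gamma|_{(-S,S)}$. Hence $\Gamma\cdot\ell$ is finite and invariant under such homotopies. It is additive under concatenation, so it defines a homomorphism on $H_1$ of any connected open subset of $S^2\setminus\{x_\pm\}$.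

\begin{lemma}\label{lem:jump}
Let $y,y'\notin\Gamma\cup\psi^{-1}\Gamma\cup\{x_\pm\}$ and let $\ell$ be a path from $y'$ to $y$ avoiding $x_\pm$. Then
$$n(y)-n(y')=\Gamma\cdot\ell-\Gamma\cdot\psi(\ell).$$
\end{lemma}

\begin{proof}
For large $S$, $n(y)$ and $n(y')$ are the degrees at $y,y'$ of the restriction of $v$ to the rectangle $[-S,S]\times[0,1]$, whose boundary is mapped off $y,y'$. The difference of the degrees at two such points is the intersection number of the counterclockwise boundary loop with a path from $y'$ to $y$: after a perturbation the preimage of the path is a compact one-manifold, and one counts its endpoints with signs. The vertical sides are mapped near $x_\pm$ and miss $\ell$. The bottom side contributes $\Gamma\cdot\ell$ and the top side $-(\psi^{-1}\Gamma)\cdot\ell$. Finally $(\psi^{-1}\Gamma)\cdot\ell=\Gamma\cdot\psi(\ell)$, because $\psi$ is an orientation-preserving diffeomorphism fixing $x_\pm$.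
\end{proof}

The right side has the form of a coboundary $g-g\circ\psi$. We have no integrability of $g$, since $\Gamma$ may wind in an uncontrolled way through an irregular disc, but none is needed.

\begin{lemma}\label{lem:cob}
Let $B\subset S^2$ be a $\psi$-invariant measurable set and $g$ a measurable function, defined and finite almost everywhere on $B$, with $g-g\circ\psi\in L^1(B)$. Then $\int_B(g-g\circ\psi)\,\sigma=0$.
\end{lemma}

\begin{proof}
The Birkhoff sums of $g-g\circ\psi$ are $g-g\circ\psi^N$. By Poincar\'e recurrence almost every point lies in some set $\{|g|\le M\}$ and returns to it infinitely often, so these sums are bounded along a subsequence. The Birkhoff average exists almost everywhere, so it is $0$ almost everywhere, and its integral equals $\int_B(g-g\circ\psi)\,\sigma$.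
\end{proof}

\subsection{Entering a disc}

\begin{lemma}\label{lem:disc}
Let $U$ be a $\psi$-invariant, connected, simply connected open set with $x_\pm\notin U$. If $v(\mathbb R^2)\cap U\ne\emptyset$, then $E(u)\ge|U|$.
\end{lemma}

\begin{proof}
Fix $y_0\in U\setminus(\Gamma\cup\psi^{-1}\Gamma)$. For $y\in U\setminus\Gamma$ put $\nu(y)=\Gamma\cdot\ell_y$, where $\ell_y\subset U$ is a path from $y_0$ to $y$. This is well defined because $U$ is simply connected and misses $x_\pm$. The function $\nu$ is integer-valued and locally constant on the open set $U\setminus\Gamma$, hence measurable. The path $\psi(\ell_y)\subset U$ goes from $\psi(y_0)$ to $\psi(y)$, so $\Gamma\cdot\psi(\ell_y)=\nu(\psi y)-\nu(\psi y_0)$ for $y\notin\psi^{-1}\Gamma$. Lemma~\ref{lem:jump} gives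
$$n=C+\nu-\nu\circ\psi\quad\text{almost everywhere on }U,\qquad C=n(y_0)+\nu(\psi y_0)\in\mathbb Z .$$
Since $n\in L^1$, Lemma~\ref{lem:cob} gives $\int_Un\,\sigma=C|U|$. The set $v^{-1}(U)$ is nonempty, open and invariant under $t\mapsto t+1$, so it meets $\mathbb R\times(0,1)$; as $v$ is open, $n\ge1$ on a nonempty open subset of $U$. Thus $C>0$, so $C\ge1$, and $E(u)\ge\int_Un\,\sigma\ge|U|$ by \eqref{eq:area}.
\end{proof}

\subsection{Crossing a twisting annulus}

Assume now that $\psi$ fixes $a\ne b$, and let $D_\psi$ be the displacement of a lift $\tilde\psi$. If $\Gamma$ crosses an annular region, $\Gamma\cdot\ell$ depends on how often $\ell$ winds around the annulus. Subtracting $\pm\int_\ell d\theta$ restores path independence, and this correction brings the displacement into the formula for $n$.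

\begin{lemma}\label{lem:annulus}
Let $P,P'$ be $\psi$-invariant, connected, simply connected open sets with $a\in P$, $\overline P\subset P'$, $b\notin\overline{P'}$. Suppose that one of $x_\pm$ lies in $P$ and the other does not lie in $P'$. Let $B',B''\subset P'\setminus P$ be disjoint $\psi$-invariant measurable sets of positive area, and let $m',m''$ be the means of $D_\psi$ over them. Then
$$E(u)\ge\min(|B'|,|B''|)\;|m''-m'| .$$
\end{lemma}

\begin{proof}
Let $x$ be the end in $P$ and let $I\subset P$ be a smooth embedded arc from $a$ to $x$, a point if $x=a$. The set $P'\setminus I$ is an open annulus contained in $A$ and missing $x_\pm$. Its first homology is generated by a smooth Jordan curve $\Lambda$ bounding a disc neighborhood of $I$ in $P'$. This disc contains exactly one of $x_\pm$, so $\Gamma\cdot\Lambda=\pm1$; it contains $a$ and not $b$, so $\int_\Lambda d\theta=\pm1$. Hence there is $\epsilon=\pm1$ with $\Gamma\cdot\ell=\epsilon\int_\ell d\theta$ for all loops $\ell$ in $P'\setminus I$. Fix a base point in $P'\setminus(I\cup\Gamma)$ and define $g(y)=\Gamma\cdot\ell_y-\epsilon\int_{\ell_y}d\theta$ for a path $\ell_y\subset P'\setminus I$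 from the base point to $y$. The function $g$ is well defined, finite and continuous on the open set $P'\setminus(I\cup\Gamma)$, and for every path $\ell\subset P'\setminus I$ from $y'$ to $y$ with endpoints off $\Gamma$,
\begin{equation}\label{eq:g}
\Gamma\cdot\ell=\epsilon\int_\ell d\theta+g(y)-g(y').
\end{equation}

The arc $I$ is not invariant, so we need paths $\ell$ for which $\psi(\ell)$ also avoids $I$. Since $P$ is homeomorphic to the plane, the compact set $I\cup\psi^{-1}I$ lies in a closed disc $P_1\subset P$, and $P'\setminus P_1$ is connected by the Jordan curve theorem in $P'$. Let $y,y'\in P'\setminus P$ be off $\Gamma\cup\psi^{-1}\Gamma$ and let $\ell\subset P'\setminus P_1$ be a path from $y'$ to $y$. Then $\ell$ and $\psi(\ell)$ lie in $P'\setminus I$. Lifting $\ell$ to the universal cover shows $\int_{\psi(\ell)}d\theta-\int_\ell d\theta=D_\psi(y)-D_\psi(y')$. Lemma~\ref{lem:jump} and \eqref{eq:g} for $\ell$ and $\psi(\ell)$ give, with $y'$ fixed,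
$$n=C-\epsilon D_\psi+g-g\circ\psi\quad\text{almost everywhere on }P'\setminus P$$
for a real constant $C$. The closure of $P'\setminus P$ is a compact subset of $A$, so $D_\psi$ is bounded there, and $n\in L^1$. By Lemma~\ref{lem:cob},
$$\int_{B'}n\,\sigma=(C-\epsilon m')|B'|,\qquad\int_{B''}n\,\sigma=(C-\epsilon m'')|B''| .$$
The numbers $C-\epsilon m'$ and $C-\epsilon m''$ are nonnegative and differ by $|m''-m'|$, so their sum is at least $|m''-m'|$. Hence $E(u)\ge\int_{B'\cup B''}n\,\sigma\ge\min(|B'|,|B''|)\,|m''-m'|$.
\end{proof}

\section{The main estimate}\label{sec:main}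

\begin{theorem}\label{thm:main}
Let $(\phi;a,b,U_0,\dots,U_3)$ be a twist configuration and $\delta_0=\min(|U_0|,|V|)$. There is $k_0$ with $\gamma(\phi^k)\ge\delta_0$ for all $k\ge k_0$.
\end{theorem}

The Floer complex requires a nondegenerate map, while Lemmas~\ref{lem:disc} and~\ref{lem:annulus} require sets that are exactly invariant. The two demands are compatible because the perturbation can be supported near the fixed points, and the boundaries of all sets involved lie on irrational levels of $\mathrm{rot}$, away from the fixed points. This is the role of (T2).

\begin{lemma}\label{lem:perturb}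
Let $f\in\mathrm{Ham}(S^2)$ fix $a\ne b$, and let $\mathcal N$ be an open neighborhood of $\mathrm{Fix}(f)$. There are arbitrarily $C^\infty$-small Hamiltonians $F$, compactly supported in $(0,1)\times\mathcal N$, with $dF_t(a)=dF_t(b)=0$, such that all fixed points of $f\phi_F^1$ are nondegenerate.
\end{lemma}

\begin{proof}
\emph{The points $a,b$.} Let $F^0$ be supported in $\mathcal N$ near $\{a,b\}$ and equal, in Darboux charts at $a$ and $b$, to a quadratic form times a fixed cutoff function. The derivative of $f\phi^1_{F^0}$ at $a$ is $Me^X$, where $M=df(a)\in SL_2(\mathbb R)$ and $X\in\mathfrak{sl}_2(\mathbb R)$ is an arbitrary element determined by the quadratic form. It has the eigenvalue $1$ if and only if $\mathrm{tr}(Me^X)=2$. The analytic function $g\mapsto\mathrm{tr}(Mg)$ on the connected group $SL_2(\mathbb R)$ takes the values $\pm2$ at $\pm M^{-1}$, so it is not constant on any neighborhood of the identity. Hence $\mathrm{tr}(Me^X)\ne2$ for some arbitrarily small $X$. The same choice is made at $b$ with $M=df(b)$. Put $f_1=f\phi^1_{F^0}$.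

\emph{The other fixed points.} Outside the support of $F^0$ we have $f_1=f$, so $\mathrm{Fix}(f_1)\subset\mathcal N$. The points $a,b$ are nondegenerate, hence isolated, so $Y=\mathrm{Fix}(f_1)\setminus\{a,b\}$ is a compact subset of $\mathcal N\setminus\{a,b\}$. Choose functions $F_1,\dots,F_m$, compactly supported in $\mathcal N\setminus\{a,b\}$, whose Hamiltonian vector fields span the tangent space at each point of $Y$. Put $f_\varepsilon'=f_1\phi^1_{\varepsilon_1F_1}\cdots\phi^1_{\varepsilon_mF_m}$. The map $(\varepsilon,y)\mapsto(y,f'_\varepsilon(y))$ is transverse to the diagonal of $S^2\times S^2$ at all points $(0,y)$: at $y\in Y$ the derivatives in $\varepsilon$ are $(0,df_1X_{F_i}(y))$ and span the second factor, and at $a,b$ transversality is nondegeneracy. By compactness of $S^2$ it is transverse for all small $\varepsilon$. By parametric transversality, for almost every small $\varepsilon$ the graph of $f'_\varepsilon$ is transverse to the diagonal, which means that $f'_\varepsilon$ is nondegenerate.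

Finally put $F_t=\beta_0(t)F^0+\sum_i\beta_i(t)\varepsilon_iF_i$, where the $\beta_i$ are bump functions of integral one with disjoint supports, placed in the order $\beta_m,\dots,\beta_1$ in $(0,\frac12)$ and with $\beta_0$ fixed once and for all in $(\frac12,1)$. Then $f\phi_F^1=f'_\varepsilon$, and $F$ is small if first $F^0$ and then $\varepsilon$ are chosen small.
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:main}]
\emph{Step 1: constants.} By (T4), for $i=1,3$ there are irrational $\tau_i<\tau'_i$ strictly between two values of $\mathrm{rot}$ on $U_i\setminus\overline{U_{i-1}}$. The open $\phi$-invariant sets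
$$B'_i=\{y\in U_i\setminus\overline{U_{i-1}}:\mathrm{rot}(y)<\tau_i\},\qquad B''_i=\{y\in U_i\setminus\overline{U_{i-1}}:\mathrm{rot}(y)>\tau'_i\}$$
are nonempty. Let $\mu_*>0$ be the smallest of their four areas and $\kappa=\min_i(\tau'_i-\tau_i)>0$. Choose $k_0$ with $\mu_*(k_0\kappa-\frac12)\ge\delta_0$. Fix $k\ge k_0$ and a Hamiltonian $H$ generating $\phi^k$ and vanishing for $t$ near $0,1$. We must show $\tilde\gamma(H)\ge\delta_0$.

\emph{Step 2: the perturbation.} Let $K=S^2\setminus(U_0\cup V)=\overline{U_3}\setminus U_0$, a compact subset of $A$, and
$$\Sigma=\bigcup_{i=0}^3\partial U_i\ \cup\ \big(K\cap\{\mathrm{rot}\in\{\tau_1,\tau_1',\tau_3,\tau'_3\}\}\big).$$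
The set $\Sigma\subset A$ is compact, and by (T2) and (R3) it contains no periodic point, so it has positive distance from $\mathrm{Fix}(\phi^k)$ in a fixed Riemannian metric. It contains the boundaries of $U_i$, of $V$ (as $\partial V\subset\partial U_3$) and of $B_i',B_i''$ (as the closures of these sets lie in $K$). Choose $r>0$ smaller than this distance and so small that $|D_{\phi^k}(y)-D_{\phi^k}(y')|<\frac14$ for $y,y'\in K$ at distance less than $2r$. Let $\mathcal N$ be the open $r$-neighborhood of $\mathrm{Fix}(\phi^k)$; it misses $\Sigma$. Take $F$ from Lemma~\ref{lem:perturb} for $f=\phi^k$ and put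
$$\chi=\phi_F^1,\qquad\psi=\phi^k\chi,\qquad H'=H\#F .$$
Then $H'$ is nondegenerate, vanishes near $t=0,1$ and generates $\psi$, which fixes $a,b$.

The flow of $F$ fixes the points outside $\mathcal N$, and its trajectories starting in $\mathcal N$ stay in $\mathcal N$ and so miss $\Sigma$. A path that misses the boundary of an open set lies entirely inside or entirely outside it. Hence the flow of $F$, and with it $\chi$ and $\psi$, preserves $U_i,V,K,B'_i,B''_i$. The flow of $F$ preserves $A$ and determines a lift $\tilde\chi$ with displacement $D_\chi$. As $d\theta$ is bounded on $K$, for small $F$ we have $|D_\chi|<\frac14$ on $K$, and $\chi$ moves points by less than $r$. With $\tilde\psi=\tilde\phi^k\tilde\chi$ we have $D_\psi=D_{\phi^k}\circ\chi+D_\chi$. Two consequences follow.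

\emph{Means.} For $B=B_i'$ or $B_i''$, $\int_BD_{\phi^k}\circ\chi\,\sigma=\int_BD_{\phi^k}\,\sigma=k\int_B\mathrm{rot}\,\sigma$ by (R4). So the means $m_i',m_i''$ of $D_\psi$ over $B'_i,B''_i$ satisfy $m'_i<k\tau_i+\frac14$ and $m''_i>k\tau'_i-\frac14$, and
\begin{equation}\label{eq:means}
m''_i-m'_i\ge k\kappa-\tfrac12 .
\end{equation}

\emph{Fixed points.} Outside $\mathcal N$ we have $\psi=\phi^k$, so $\mathrm{Fix}(\psi)\subset\mathcal N$. Let $x\in\mathrm{Fix}(\psi)\cap K$, and let $\hat x\in\mathrm{Fix}(\phi^k)$ be at distance less than $r$. The $r$-ball about $\hat x$ is path connected and misses $\Sigma$, so $\hat x$ belongs to the same sets among $U_0,\dots,U_3,V$ as $x$; in particular $\hat x\in K$. The point $\chi(x)\in K$ has distance less than $2r$ from $\hat x$. So the integers $D_\psi(x)=D_{\phi^k}(\chi x)+D_\chi(x)$ and $D_{\phi^k}(\hat x)=k\,\mathrm{rot}(\hat x)$ differ by less than $\frac12$ and are equal. With (T3) this gives, for $x\in\mathrm{Fix}(\psi)$,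
\begin{equation}\label{eq:winding}
D_\psi(x)\le k\rho_1\ \text{ if }x\in U_1\setminus U_0,\qquad D_\psi(x)\ge k\rho_2\ \text{ if }x\in U_3\setminus U_2 .
\end{equation}

\emph{Step 3: rules for short cylinders.} Fix a regular $J$ for $H'$, and call a cylinder short if $0<E(u)<\delta_0$. Join $x,y\in\mathrm{Fix}(\psi)$ by an \emph{edge} if they are the ends, in either order, of a short cylinder. Let $v$ be the map of Section~\ref{sec:energy} for such a cylinder.
\begin{itemize}
\item[(E1)] \emph{If $x,y\notin U_0$, then $v$ misses $U_0$. If $x,y\notin V$, then $v$ misses $V$.} This is Lemma~\ref{lem:disc}.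
\item[(E2)] \emph{If $x\in U_0$, then $y\in U_1$. If $x\in U_2$, then $y\in U_3$.} Otherwise Lemma~\ref{lem:annulus}, applied to $(P,P')=(U_0,U_1)$ with $B'_1,B''_1$ or to $(U_2,U_3)$ with $B'_3,B''_3$, and \eqref{eq:means} give $E(u)\ge\mu_*(k\kappa-\frac12)\ge\delta_0$.
\item[(E3)] \emph{If $x,y\in K$, then $D_\psi(x)=D_\psi(y)$.} By (E1), $v$ takes values in $K\subset A$, so it has a lift $\tilde v$ to the universal cover, and $\tilde v(s,t+1)=\tilde\psi^{-1}\tilde v(s,t)+j$ for a fixed integer $j$ by \eqref{eq:v}. Thus
$$\theta(\tilde v(s,1))-\theta(\tilde v(s,0))=j-D_\psi\big(\psi^{-1}v(s,0)\big).$$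
As $s\to\pm\infty$ the left side tends to $0$, because $v(s,\cdot)$ converges uniformly on $[0,1]$ to a point of $A$, and the right side tends to $j-D_\psi(x_\pm)$. Both displacements equal $j$.
\end{itemize}

\emph{Step 4: no path of edges joins $U_0$ to $V$.} Rule (E3) freezes the displacement while a path runs in $K$, but says nothing about the edge by which it leaves $U_0$ or enters $V$. Rule (E2) forces the path to stop in both shaded regions of Figure~\ref{fig:twist}, where the displacements are different. In detail, suppose there is such a path. Starting from its last vertex in $U_0$ and stopping at the first later vertex in $V$, we get a path $x_0,\dots,x_m$ with $x_0\in U_0$, $x_m\in V$ and $x_1,\dots,x_{m-1}\in K$. By (E2), $x_1\in U_1$, so $m\ge2$ and $x_1\in U_1\setminus U_0\subset U_2$. Let $j$ be the least index with $x_j\notin U_2$; it exists since $x_m\notin U_2$, and $j\ge2$. Since $x_{j-1}\in U_2$, (E2) gives $x_j\in U_3\setminus U_2$, so $j<m$. The vertices $x_1,\dots,x_j$ lie in $K$, so $D_\psi(x_1)=D_\psi(x_j)$ by (E3). But \eqref{eq:winding} gives $D_\psi(x_1)\le k\rho_1<k\rho_2\le D_\psi(x_j)$, a contradiction.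

\emph{Step 5: conclusion.} Let $\mathcal L$ be the set of fixed points of $\psi$ that lie in $U_0$ or are joined to a point of $U_0$ by a path of edges, and let $\mathcal R$ be the rest. No edge joins $\mathcal L$ to $\mathcal R$, $\mathrm{Fix}(\psi)\cap U_0\subset\mathcal L$, and $\mathrm{Fix}(\psi)\cap V\subset\mathcal R$ by Step 4. A short cylinder with $u(0,0)=v(0,0)\in U_0$ has an end in $U_0$ by (E1), so both ends are in $\mathcal L$. A short cylinder with $u(0,0)\in V$ has an end in $V$ by (E1), so both ends are in $\mathcal R$. Proposition~\ref{prop:split} with $U=U_0$ and $\delta=\delta_0$ gives $\tilde\gamma(H')\ge\delta_0$. Since $\max|H'_t-H_t|=\max|F_t|$ and $F$ is arbitrarily small, (S1) gives $\tilde\gamma(H)\ge\delta_0$.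
\end{proof}

\section{Proofs of the theorems}\label{sec:proofs}

\begin{proof}[Proof of Theorem~\ref{thm:A}]
Let $N$ be a common period of three periodic points and $f=\phi^N$. Then $f$ has at least three fixed points, $h_{\mathrm{top}}(f)=0$, and $f\ne\mathrm{id}$ because $\phi$ is not torsion. By Lemma~\ref{lem:nonconstant} and Proposition~\ref{prop:twist}, $f$ has a twist configuration, and by Theorem~\ref{thm:main} there are $k_0$ and $\delta_0>0$ with $\gamma(f^k)\ge\delta_0$ for $k\ge k_0$. Subadditivity gives, for $k\ge k_0$,
$$\gamma(\phi^k)\ge\tfrac1N\gamma(\phi^{kN})=\tfrac1N\gamma(f^k)\ge\delta_0/N .$$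
For $1\le k<k_0$ we have $\gamma(\phi^k)>0$ since $\phi^k\ne\mathrm{id}$. Take $\delta$ to be the minimum of $\delta_0/N$ and the numbers $\gamma(\phi^k)$, $1\le k<k_0$.
\end{proof}

The constants $\delta_0$, $k_0$ and $N$ are defined by the dynamics of $\phi$ and do not depend on $\mathbb K$.

\begin{proof}[Proof of Theorem~\ref{thm:B}]
If $\phi^m=\mathrm{id}$, then $\gamma(\phi^{mj})=0$ for all $j$. If $\phi$ is a pseudo-rotation, then $\liminf_k\gamma(\phi^k)=0$ by (K3). Suppose that $\phi$ is neither. It has at least two fixed points: by (S2) it has one, and if there were only one, all capped orbits would have the same action modulo $\mathbb Z$ and Lemma~\ref{lem:rigid} would give $\phi=\mathrm{id}$. Not being a pseudo-rotation, $\phi$ has at least three periodic points. Then $\inf_k\gamma(\phi^k)>0$ by (K4) if $h_{\mathrm{top}}(\phi)>0$ and by Theorem~\ref{thm:A} if $h_{\mathrm{top}}(\phi)=0$.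
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:C}]
Part (i) follows from Theorem~\ref{thm:main}, and part (ii) is in Lemma~\ref{lem:half}. For (iii) take $a=\{z=0\}$, $b=\{z=1\}$ and the lift determined by the flow of $h(z)$. Then $\mathrm{rot}=\pm h'(z)$, which is continuous on $\bar A$, and we choose the sign of $\theta$ so that $\mathrm{rot}$ is a strictly increasing function of $z$ on an interval around $\frac12$. The heights with irrational $\mathrm{rot}$ are dense in this interval. Choose four of them, $z_0<z_1<z_2<z_3$ with $z_0<\frac12<z_3$, and put $U_i=\{z<z_i\}$, so $V=\{z>z_3\}$. These are invariant open discs satisfying (T1) and (T2). By monotonicity on $[z_0,z_3]$, (T4) holds, and (T3) holds with $\rho_1,\rho_2$ the values of $\mathrm{rot}$ at heights $z_1,z_2$. Part (i) gives $\liminf_k\gamma(\phi^k)\ge\min(z_0,1-z_3)$. Letting $z_0,z_3\to\frac12$ and using (ii), we get $\lim_k\gamma(\phi^k)=\frac12$.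
\end{proof}

\begin{thebibliography}{9}

\bibitem{AS}
Habib Alizadeh and Egor Shelukhin,
\emph{Invariant sets and spectral rigidity of Hamiltonian diffeomorphisms},
arXiv:2610.12279 (2026).

\bibitem{LCT}
Le Calvez and Tal,
\emph{Topological horseshoes for surface homeomorphisms},
Duke Math. J. 171 (2022).

\end{thebibliography}
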